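# Reducible monodromy in Lefschetz fibrations on compact complex ball quotients

## 1. Ball quotients, Lefschetz fibrations, vanishing cycles and mapping classes

**Definition 1 (the complex ball).** Let $h$ be a Hermitian form on $\mathbb C^3$ of signature $(2,1)$. Let $V\subset\mathbb P^2(\mathbb C)$ be the set of complex lines on which $h<0$. The group $PU(h)=U(h)/\{\text{scalars}\}$ acts on $V$ by holomorphic automorphisms.

*Example.* For $h=|X_1|^2+|X_2|^2-|X_0|^2$ and affine coordinates $X_i/X_0$, the set $V$ is the unit ball $\mathbb B^2$. Forms of the same signature are equivalent, so always $V\cong\mathbb B^2$ and $PU(h)\cong PU(2,1)$.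

We use the following standard facts. $PU(h)$ is transitive on $V$. If $x\in V$ is the line $\ell$, then $T_xV=\mathrm{Hom}(\ell,\ell^\perp)$, and the stabilizer of $x$ is $U(2)$ acting on $T_xV\cong\mathbb C^2$ in the standard way. Let $X$ be a local holomorphic nonvanishing choice of vectors in the lines. Then $-\log(-h(X))$ is a potential of an invariant Kähler metric: multiplying $X$ by a holomorphic function $q$ changes it by the pluriharmonic term $-\log|q|^2$. Consequently $PU(h)$ is transitive on unit $(1,0)$-vectors, and the stabilizer of $x$ acts irreducibly on $T^*_xV$. Finally, $V$ is a bounded domain, so holomorphic maps to $V$ from a compact curve or from $\mathbb C$ are constant.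

**Definition 2 (compact ball quotient).** A compact complex ball quotient is $X=V/\Gamma$ with $\Gamma\subset PU(h)$ a torsion-free cocompact lattice. So $\pi_1(X)=\Gamma$. (An example is given with Definition 7.)

Textbook facts about such a $\Gamma$: it is residually finite (Malcev). It is word-hyperbolic and torsion-free, so the centralizer of a nontrivial element is infinite cyclic. Moreover $\chi(X)>0$. Every $g\in\Gamma\setminus\{1\}$ is *loxodromic*: a lift $\hat g\in U(h)$ has eigenvalues $\lambda_0,\lambda_1,\bar\lambda_0^{-1}$ with $|\lambda_0|>1=|\lambda_1|$. The eigenvectors for $\lambda_0,\bar\lambda_0^{-1}$ are $h$-isotropic, and the one for $\lambda_1$ is $h$-positive and orthogonal to both. For instance, with $h=|X_1|^2-2\,\mathrm{Re}(X_0\bar X_2)$ and $r>1$, the matrix $\mathrm{diag}(r,1,r^{-1})$ is loxodromic.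

**Definition 3 (holomorphic Lefschetz fibration).** Let $X$ be a compact complex surface and $\mathcal B$ a closed Riemann surface. A surjective holomorphic map $f:X\to\mathcal B$ is a holomorphic Lefschetz fibration if its critical points are isolated and at each of them $f$ is $(z_1,z_2)\mapsto z_1^2+z_2^2$ in suitable holomorphic coordinates. Two critical points may lie in one fiber. We write $\mathcal B^\circ$ for the complement of the finitely many critical values.

*Example.* Let $E=\mathbb C/\Lambda$ be an elliptic curve and $p_i:C_i\to E$ ($i=1,2$) double covers by compact Riemann surfaces, each with at least one branch point. Put $f(x,y)=p_1(x)+p_2(y)$ on $C_1\times C_2$. A point $(x,y)$ is critical exactly when $x$ and $y$ are both ramification points. There $p_1=\mathrm{const}+z_1^2$ and $p_2=\mathrm{const}+z_2^2$, so $f=\mathrm{const}+z_1^2+z_2^2$.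

By the holomorphic Morse lemma, the condition on $f$ says: wherever $df=0$, the Hessian is nondegenerate.

**Definition 4 (parallel transport and monodromy).** Let $F:E\to S$ be a proper submersion onto a surface, where $E$ may have boundary and then $F|_{\partial E}$ is also a submersion. By Ehresmann's theorem $F$ is a bundle. Lifting paths horizontally for a connection tangent to $\partial E$ gives parallel transport between fibers. Up to isotopy it depends only on the homotopy class of the path rel endpoints. For a Lefschetz fibration $f$, transport along loops in $\mathcal B^\circ$ gives the monodromy $\mu:\pi_1(\mathcal B^\circ)\to\mathrm{Mod}(\Sigma_g)$, where $\Sigma_g$ is the fiber over the base point. Depending on conventions $\mu(\gamma)$ is the transport or its inverse, which changes nothing below.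

We need one more form of this. Suppose $E$ has no boundary and $E'\subset E$ is a closed domain with smooth boundary such that $F|_{\partial E'}$ is a proper submersion as well. Then there is a connection tangent to $\partial E'$: construct it locally and add with a partition of unity. So transport in $E$ preserves $E'$ and restricts to transport in $E'$. We refer to this as *compatible transport*.

**Definition 5 (vanishing cycle).** Let $q$ be a nondegenerate critical point of a holomorphic function $\Xi$ of two variables, and $\Xi=\Xi(q)+\zeta_1^2+\zeta_2^2$ in a Morse chart. For $s\ne\Xi(q)$ near $\Xi(q)$, the part of $\Xi^{-1}(s)$ in a small ball is an annulus. Its core is the local vanishing cycle $v_q(s)$. Up to isotopy it depends only on the germ of $\Xi$ at $q$.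

*Example.* For $\Xi=\zeta_1^2+\zeta_2^2$, $s>0$ and $\zeta=\xi+i\eta$, the fiber is $|\xi|^2-|\eta|^2=s$, $\xi\cdot\eta=0$. This is an annulus with core the real circle $|\xi|^2=s$, $\eta=0$.

Two standard facts. First, the fibers near $\Xi(q)$ are transverse to the small sphere. So compatible transport in a small punctured disc around $\Xi(q)$ carries annuli to annuli, and it preserves $v_q$ up to isotopy, because an annulus has only one essential simple closed curve. This also holds inside closed fibers, even when other critical points share the value $\Xi(q)$, as those lie outside the ball. Second, the Picard–Lefschetz formula: if $q$ is the only critical point over $\Xi(q)$, the monodromy of a small positive loop around $\Xi(q)$ is the Dehn twist about $v_q(s)$, always of the same handedness. The curve $v_q(s)$ bounds a disc in the total space, since the Morse ball is contractible.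

**Definition 6 (types of mapping classes).** On $\Sigma_g$, $g\ge2$, a simple closed curve is essential if it is not null-homotopic. A multicurve is a union of disjoint, pairwise nonisotopic essential simple closed curves. A mapping class is periodic if some positive power is the identity. It is reducible if some positive power fixes a nonempty essential multicurve up to isotopy. It is pseudo-Anosov if it is neither.

*Examples.* A hyperelliptic involution is periodic. A Dehn twist about an essential curve $c$ fixes $c$, so it is reducible. If the curves $a,b$ together fill $\Sigma_g$, then $T_aT_b^{-1}$ is pseudo-Anosov by a theorem of Thurston.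

Recall also the *Stein factorization*: a proper holomorphic map from a connected complex manifold onto a Riemann surface $S$ factors as $Y\to S'\to S$, with connected fibers first and then a finite map of connected Riemann surfaces. For $E\times C\to E$, $(x,y)\mapsto2x$, it is the projection to $E$ followed by doubling.

**Definition 7 (condition (H)).** $K\subset\mathbb C$ is a CM field with maximal real subfield $K^+\subset\mathbb R$. $h$ is a Hermitian form on $K^3$, of signature $(2,1)$ over $\mathbb C$, such that the image of $U(h,\mathcal O_K)$ in $PU(h)\cong PU(2,1)$ is a cocompact lattice. $\Gamma\subset PU(h)$ is torsion-free, commensurable with that image, and $V/\Gamma$ has a nonconstant holomorphic map to an elliptic curve.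

*Example.* Let $\zeta_{12}=e^{\pi i/6}$, $K=\mathbb Q(\zeta_{12})$, so $K^+=\mathbb Q(r)$ with $r=\sqrt3$, and
$$h=-\begin{pmatrix}-r-1&1&0\\1&1-r&0\\0&0&1\end{pmatrix}.$$
The $2\times2$ block in the matrix has determinant $-(1-r^2)-1=r^2-2=1$ and trace $-2r<0$, so it is negative definite and $h$ has signature $(2,1)$. Replacing $r$ by $-r$ makes the block positive definite and the form definite. By the classical theory of arithmetic groups, the image of $U(h,\mathbb Z[\zeta_{12}])$ is therefore a lattice (the factor at the other real place of $K^+$ is compact), and it is cocompact (the form is anisotropic over $K$, being definite at that place). By Cartwright–Steger (*Enumeration of the 50 fake projective planes*, C. R. Acad. Sci. Paris 348 (2010)) and Cartwright–Koziarz–Yeung (*On the Cartwright–Steger surface*, J. Algebraic Geom. 26 (2017)), this lattice has a torsion-free subgroup $\Pi$ of index $864$ with $\Pi/[\Pi,\Pi]\cong\mathbb Z^2$. So $b_1(V/\Pi)=2$, the Albanese variety is an elliptic curve, and the Albanese map is nonconstant. Thus $\Pi$ satisfies (H). This is the only arithmetic fact that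 we take from the literature.

## 2. Must loops that survive in the base act by pseudo-Anosov classes?

R. İnanç Baykur, András I. Stipsicz and Zoltán Szabó, "Small Lefschetz fibrations on the BMY line", arXiv:2610.02261 (2026), is the source of the following conjecture.

**Conjecture.** Let $f:X\to\mathcal B$ be a holomorphic Lefschetz fibration on a compact complex ball quotient, with connected fibers of genus $g\ge2$ and closed base $\mathcal B$ of positive genus, and let $\mu:\pi_1(\mathcal B^\circ)\to\mathrm{Mod}(\Sigma_g)$ be the monodromy. If $\gamma\in\pi_1(\mathcal B^\circ)$ has nontrivial image in $\pi_1(\mathcal B)$, then $\mu(\gamma)$ is pseudo-Anosov.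

The conjecture is false. These are the results to be proved.

**Theorem A.** There are a compact complex ball quotient $X_1$, an elliptic curve $\mathcal B$, a holomorphic Lefschetz fibration $f:X_1\to\mathcal B$ with connected fibers of genus $g\ge2$, and $\gamma\in\pi_1(\mathcal B^\circ)$ with nontrivial image in $\pi_1(\mathcal B)$, such that $\mu(\gamma)$ fixes the isotopy class of a nonseparating vanishing cycle. So $\mu(\gamma)$ is reducible, hence not pseudo-Anosov. More precisely, such an $X_1$ occurs in the commensurability class of every lattice satisfying (H).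

**Theorem B.** Let $f:X\to\mathcal B$ be as in the conjecture and let $\gamma$ have nontrivial image in $\pi_1(\mathcal B)$. Then $\mu(\gamma)$ has infinite order, and every closed curve on $\Sigma_g$ whose free homotopy class (up to orientation) is fixed by a positive power of $\mu(\gamma)$ is null-homotopic in $X$. So $\mu(\gamma)$ is pseudo-Anosov unless some power fixes a nonempty essential multicurve, all of whose components die in $\pi_1(X)$. By Theorem A this exception occurs.

**Theorem C.** If $f:X\to\mathcal B$ violates the conjecture, then for every finite unramified connected covering $X_2\to X$ the Stein factorization of $X_2\to X\to\mathcal B$ also violates it. In particular, counterexamples exist with $\chi(X)$ arbitrarily large.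

## 3. Products, small loops and fibrations without critical points

Both hypotheses on $X$ and $\gamma$ matter. On $\Sigma_g\times E$ with its projection to $E$, every monodromy is trivial; so some feature of ball quotients must enter. A small loop around a critical value acts by a product of Dehn twists about disjoint curves, which fixes each of these curves; so we need a condition such as "nontrivial image in $\pi_1(\mathcal B)$".

Suppose $f$ has no critical points. Then $1\to\pi_1(\Sigma_g)\to\pi_1(X)\to\pi_1(\mathcal B)\to1$ is exact, as $\pi_2(\mathcal B)=0$. If $\mu(\gamma)$ fixes a curve $a$, some element of $\pi_1(X)$ over a power of $\gamma$ commutes with $a$. In a torsion-free hyperbolic group that is very restrictive, as we see in the next section.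

Over an elliptic curve this case does not arise. Adding Euler characteristics over $\mathcal B^\circ$ and over the critical values gives
$$\chi(X)=\chi(\mathcal B)\chi(\Sigma_g)+\#\{\text{critical points}\},$$
so for $\mathcal B$ elliptic the number of critical points is $\chi(X)>0$.

## 4. Commuting elements in a hyperbolic group: Theorem B and its limit

The direct attempt to prove the conjecture is the argument just indicated.

**Proof of Theorem B.** Let $\Gamma=\pi_1(X)$, with base point in the fiber $\Sigma$ over the base point of $\mathcal B^\circ$.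

**Step 1: turn a fixed curve into a commuting pair.** The sequence $1\to\pi_1(\Sigma)\to\pi_1(f^{-1}(\mathcal B^\circ))\to\pi_1(\mathcal B^\circ)\to1$ is exact. Let $\tilde t$ lift $\gamma$. Conjugation by $\tilde t$ on $\pi_1(\Sigma)$ induces $\mu(\gamma)$, up to the inversion convention, as an outer automorphism. Suppose $\mu(\gamma)^n$, $n\ge1$, fixes up to orientation the free homotopy class of the curve represented by $a\in\pi_1(\Sigma)$. Then $\tilde t^{\,n}a\tilde t^{-n}=ya^{\pm1}y^{-1}$ for some $y\in\pi_1(\Sigma)$. So $t'=y^{-1}\tilde t^{\,n}$ satisfies $t'at'^{-1}=a^{\pm1}$, and $t'^2$ commutes with $a$.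

**Step 2: use centralizers in $\Gamma$.** Let $\bar a,\bar t\in\Gamma$ be the images of $a$ and $t'^2$. The image of $\bar t$ in $\pi_1(\mathcal B)$ is the $2n$-th power of the image of $\gamma$. It has infinite order, since $\pi_1(\mathcal B)$ is torsion-free ($\mathcal B$ has positive genus). Suppose $\bar a\ne1$. The centralizer of $\bar a$ is infinite cyclic and contains $\bar a\neq1$ and $\bar t\ne1$. So $\bar a^p=\bar t^{\,q}$ with $p,q\neq0$. But $\bar a^p\mapsto1$ in $\pi_1(\mathcal B)$, because $a$ lies in a fiber, while $\bar t^{\,q}\not\mapsto1$. This is a contradiction, so $\bar a=1$.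

**Step 3: infinite order.** If $\mu(\gamma)$ had finite order, a power would fix every closed curve. So every $a\in\pi_1(\Sigma)$ would die in $\Gamma$, and $\Sigma\hookrightarrow X$ would lift to a nonconstant holomorphic map from a compact curve to the bounded domain $V$, which is impossible.

**Step 4: the dichotomy.** By Step 3, $\mu(\gamma)$ is not periodic. If it is not pseudo-Anosov, a power fixes a nonempty essential multicurve. A further power fixes each component, and by Step 2 each component is null-homotopic in $X$. That the exception occurs is Theorem A, proved below. $\blacksquare$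

If $f$ has no critical points, $\pi_1(\Sigma)$ injects into $\pi_1(X)$, so $\bar a=1$ means $a=1$ and the conjecture holds. With critical points the argument stops exactly at the conclusion $\bar a=1$: essential curves on $\Sigma$ may die in $X$, and for these the commuting relation says nothing. Vanishing cycles do die in $X$. So to break the conjecture we try to find a loop $\gamma$, surviving in $\pi_1(\mathcal B)$, that fixes a vanishing cycle.

## 5. Chains of vanishing cycles and the function $e^x-x+z^2$

Suppose $f:X_1\to\mathbb C/\Lambda_1$ comes from a function $F:V\to\mathbb C$ with $F\circ\delta=F+\rho(\delta)$ for $\delta\in\Gamma_1$, and put $Y=V/\ker\rho$, so $F:Y\to\mathbb C$. A loop in $\mathcal B^\circ$ is a path in $\mathbb C$ from $s_0$ to $s_0+\lambda$ avoiding critical values of $F$, where $\lambda=\rho(g)$ for some $g\in\Gamma_1$. The monodromy is transport along this path followed by $g^{-1}$. If $q_0$ is a critical point, then so is $gq_0$, and $g$ carries $v_{q_0}$ to $v_{gq_0}$. So we want *a path from near $F(q_0)$ to near $F(gq_0)$ whose transport carries $v_{q_0}$ to $v_{gq_0}$*.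 We shall build it from short links between consecutive members of a chain $q_0,q_1,\dots,q_{J_0}=gq_0$ of critical points. Each link comes from the following identity.

**Lemma 1.** Let $a,b$ be simple closed curves on an oriented surface meeting exactly once, transversally, and let $T_a,T_b$ be Dehn twists of the same handedness. Then $T_aT_b(a)$ is isotopic to $b$ (unoriented).

*Proof.* Everything happens in a neighborhood of $a\cup b$, a one-holed torus. There unoriented essential nonperipheral simple closed curves are determined up to isotopy by their homology class up to sign. Orient the curves so that $a\cdot b=1$. With a common sign $\epsilon=\pm1$ we have $T_c(y)=y+\epsilon(c\cdot y)c$ for $c\in\{a,b\}$. So $T_b(a)=a-\epsilon b$, and $T_a(a-\epsilon b)=a-\epsilon(b+\epsilon a)=-\epsilon b$. $\square$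

So if neighboring vanishing cycles meet once, going around two critical values carries one to the other. A function with an infinite periodic chain of critical points is
$$\Phi_0(x,z)=\mathcal E(x)+z^2,\qquad \mathcal E(x)=e^x-x,\qquad \Phi_0(x+2\pi ij,z)=\Phi_0(x,z)-2\pi ij .$$
Its critical points are $(2\pi ij,0)$, $j\in\mathbb Z$, with values $1-2\pi ij$. We shall show that neighboring vanishing cycles meet once, in a bounded window, and that this survives perturbation (Section 6).

How can such a function appear on a ball? Let $g$ be loxodromic. In coordinates $(u,v)$ in which $g$ is $(u,v)\mapsto(u+L,e^{i\theta}v)$, averaging translates of one given $F_0$ will give us precisely the functions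
$$\Phi=cu+\beta e^{i\kappa_2u}v^2+\beta'e^{i\kappa_1u}v ,\qquad c\ne0. \tag{1}$$
Neither extra term suffices alone. With only the linear term ($\beta=0\neq\beta'$), $\partial_v\Phi=\beta'e^{i\kappa_1u}$ never vanishes. With only the quadratic term ($\beta'=0\ne\beta$), $\partial_v\Phi=0$ forces $v=0$, and there $\partial_u\Phi=c\ne0$. In both cases there is no critical point. With both terms, completing the square in $v$ produces a multiple of $e^{i\kappa u}$ with $\kappa=2\kappa_1-\kappa_2$, and $cu$ plus this exponential plus a square is $\Phi_0$ after $x=i\kappa u$ and rescaling. The strip available is $|\mathrm{Im}\,u|<\pi/2$, that is, $|\mathrm{Re}\,x|<|\kappa|\pi/2$. So a window of fixed size fits only if $|\kappa|$ is large, and we must find arbitrarily large frequencies $\kappa_1$.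

## 6. Vanishing cycles of $e^x-x+z^2$ in a bounded window

### 6.1 An arc over which three branch points move

Let $I_2=\{iy:0\le y\le2\pi\}$ and $I=\mathcal E(I_2)$, $c_0=1$, $c_1=1-2\pi i$. The fiber of $\Phi_0$ over $s$ is the double cover $z^2=s-\mathcal E(x)$, branched over $\mathcal E^{-1}(s)$.

**Lemma 2.** $I$ is an arc from $c_0$ to $c_1$. There are arcs $I_1$ from $0$ to a point $e_1$ and $I_3$ from $2\pi i$ to a point $e_3$, each mapped homeomorphically onto $I$ by $\mathcal E$, such that $J=I_1\cup I_2\cup I_3$ is an arc, in the order $e_1,0,2\pi i,e_3$. Moreover $J$ is open in $\mathcal E^{-1}(I)$, and the only critical points of $\mathcal E$ on $J$ are $0$ and $2\pi i$.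

*Proof.*

**Step 1: $I$ is an arc.** We have $\mathcal E(iy)=\cos y+i(\sin y-y)$, and $\sin y-y$ is strictly decreasing on $[0,2\pi]$. So $\mathcal E|_{I_2}$ is injective. For $0<y<2\pi$ the derivative $e^{iy}-1$ is nonzero, and $\mathrm{Re}\,\mathcal E(iy)=\cos y<1$. Critical values have real part $1$, so the interior of $I$ is smooth and contains no critical value.

**Step 2: construct $I_1$, the second lift at $0$.** Near $0$, $\mathcal E$ is 2-to-1, branched at $0$. So $y\mapsto\mathcal E(iy)$ has, besides $iy$, exactly one other lift $x_1(y)$ starting at $0$. Suppose it is defined on $[0,y^*)$, $y^*\le2\pi$ maximal. It is bounded: from $\mathcal E'(x)=e^x-1=\mathcal E(x)+x-1$ and boundedness of $I$ we get $R'$ with $|\mathcal E'(x_1)|\ge1$ whenever $|x_1|\ge R'$. There $|dx_1/dy|=|e^{iy}-1|/|\mathcal E'(x_1)|\le2$, so $|x_1|\le R'+4\pi$ throughout. The limit set of $x_1(y)$ as $y\to y^*$ is nonempty, connected, and contained in the discrete set $\mathcal E^{-1}(\mathcal E(iy^*))$. So it is one point. If $y^*<2\pi$, this point is noncritical by Step 1, $\mathcal E$ is a local homeomorphism there,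 and the lift extends beyond $y^*$, a contradiction. So $y^*=2\pi$ and $x_1(y)$ converges to a point $e_1$ over $c_1$. The closed path $I_1$ is an arc, since $\mathcal E\circ x_1$ is injective.

**Step 3: $I_1$ and $I_2$ do not meet over the interior of $I$.** If $x_1(y)=iy'$, injectivity of $\mathcal E|_{I_2}$ gives $y=y'$. Two lifts agreeing at one interior parameter agree over all of the interior, which is false near $0$.

**Step 4: $e_1\ne2\pi i$.** Otherwise $I_1\cup I_2$ is a Jordan curve. Let $\mathcal G$ be its interior. Then $\mathcal E(\mathcal G)$ is open and bounded, and its closure lies in $\mathcal E(\mathcal G)\cup I$, so its boundary lies in $I$. Hence $\mathcal E(\mathcal G)\setminus I$ is nonempty (an arc contains no open set), open, and closed in $\mathbb C\setminus I$. As an arc does not separate the plane, $\mathbb C\setminus I$ is connected, so $\mathcal E(\mathcal G)\supset\mathbb C\setminus I$. This contradicts boundedness. Since $2\pi i$ is the only critical point over $c_1$, the point $e_1$ is noncritical.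

**Step 5: construct $I_3$ by reflection.** Let $\iota(x)=\bar x+2\pi i$. Then $\mathcal E(\iota(x))=\overline{\mathcal E(x)}-2\pi i$. The map $\iota$ preserves $I_2$, and $s\mapsto\bar s-2\pi i$ preserves $I$; both exchange the ends. Put $I_3=\iota(I_1)$ and $e_3=\iota(e_1)$. Then $I_3$ starts at $\iota(0)=2\pi i$ and ends at $e_3$ over $c_0$. Since $e_1\neq2\pi i$, we have $e_3\ne\iota(2\pi i)=0$, and $e_3$ is noncritical.

**Step 6: $J$ is an arc.** By Step 3, and since $e_1\neq2\pi i$, $I_1\cap I_2=\{0\}$. By reflection $I_2\cap I_3=\{2\pi i\}$. Finally $I_1\cap I_3=\emptyset$: a common point over the interior of $I$ would make the two lifts equal there, and taking limits at the end $c_1$ would give $e_1=2\pi i$. Over $c_0$ the two points are $0\ne e_3$, and over $c_1$ they are $e_1\neq2\pi i$.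

**Step 7: $J$ is open in $\mathcal E^{-1}(I)$.** At points of $J$ over the interior of $I$ and at $e_1,e_3$, $\mathcal E$ is a local homeomorphism, so $\mathcal E^{-1}(I)$ is locally a single arc, contained in $J$. Near $0$ the set $\mathcal E^{-1}(I)$ consists of exactly two branches, lying in $I_1$ and $I_2$. Near $2\pi i$ it consists of two branches in $I_2$ and $I_3$. $\square$

### 6.2 The window and its stability

Any neighborhood of an arc $J\subset\mathbb C$ contains a closed disc neighborhood of $J$ with smooth boundary: take a Riemann map $\psi:\{|\xi|>1\}\cup\{\infty\}\to\hat{\mathbb C}\setminus J$ with $\psi(\infty)=\infty$. The complements of $\psi(\{|\xi|>1+\epsilon\})$ are such discs, and they decrease to $J$ as $\epsilon\to0$.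

Choose such a disc $W$ around $J$ with $W\cap\mathcal E^{-1}(I)=J$ (possible since $\mathcal E^{-1}(I)\setminus J$ is closed), together with a compact neighborhood $W^+$ of $W$ containing no critical points of $\mathcal E$ besides $0,2\pi i$. Then $\mathcal E(\partial W)\cap I=\emptyset$. So there is likewise a closed disc neighborhood $D$ of $I$, with smooth boundary, disjoint from $\mathcal E(\partial W)$. Choose $R_z$ with $R_z^2>1+\max_{x\in W,\,s\in D}|s-\mathcal E(x)|$, and put
$$P=W\times\{|z|\le R_z\},\qquad P^+=W^+\times\{|z|\le R_z+1\}.$$
Let $N$ be an open polydisc $\{|x|<\epsilon,|z|<\epsilon\}$ so small that $N$ and $(2\pi i,0)+N$ are disjoint, have closures in the interior of $P$, and $|e^x-1|<\frac14$ on $N$.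

**Lemma 3.** There is $\varepsilon_0>0$ such that every $\Xi$ holomorphic near $P^+$ with $\sup_{P^+}|\Xi-\Phi_0|<\varepsilon_0$ satisfies:

1. $\Xi$ has exactly two critical points in $P$: one, $p_0\in N$, and one, $p_1\in(2\pi i,0)+N$. Both are nondegenerate, $c_i(\Xi):=\Xi(p_i)\in\mathrm{int}\,D$ are distinct, and $|\Xi(p_1)-\Xi(p_0)+2\pi i|<1$.
2. With $\hat P=P\cap\Xi^{-1}(D)$: $\hat P$ does not meet $\{|z|=R_z\}$, and $\Xi$ restricted to $\partial_h\hat P=\hat P\cap\{x\in\partial W\}$ is a submersion to $\mathbb C$. Hence over $\mathrm{int}\,D\setminus\{c_0(\Xi),c_1(\Xi)\}$, $\Xi:\hat P\to D$ is a bundle of compact surfaces with boundary.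
3. There is a path in $\mathrm{int}\,D\setminus\{c_0(\Xi),c_1(\Xi)\}$ from near $c_0(\Xi)$ to near $c_1(\Xi)$ whose parallel transport in $\hat P$ takes $v_{p_0}$ to $v_{p_1}$. The ends may be taken arbitrarily close to $c_0(\Xi),c_1(\Xi)$. Moreover, $v_{p_0}$ transported to a suitable fiber of $\hat P$ is isotopic to a simple closed curve meeting another simple closed curve exactly once, transversally.

*Proof of (1).* Put $G_\Xi=(\partial_x\Xi,\partial_z\Xi)$. By Cauchy estimates, $G_\Xi-G_{\Phi_0}$ and its first derivatives are at most $C\varepsilon_0$ on $P$, with $C$ depending only on $P,P^+$. Now $G_{\Phi_0}=(e^x-1,2z)$ vanishes on $P$ only at $(0,0)$ and $(2\pi i,0)$. So it is bounded away from $0$ on $P$ outside $N$ and $(2\pi i,0)+N$, and there $G_\Xi$ has no zero if $\varepsilon_0$ is small. On these two polydiscs the derivative $\mathrm{diag}(e^x,2)$ of $G_{\Phi_0}$ is within $\frac14$ of $A=\mathrm{diag}(1,2)$. For small $\varepsilon_0$ the derivative of $G_\Xi$ is within $\frac12$ of $A$. As $|Aw|\ge|w|$ and polydiscs are convex, $|G_\Xi(p)-G_\Xi(p')|\ge\frac12|p-p'|$. So there is at most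 one zero in each, and it is nondegenerate. It exists: $p\mapsto p-A^{-1}G_\Xi(p)$ has derivative of norm at most $\frac12$ and moves the center by at most $C\varepsilon_0$. So it maps the closed ball of radius $2C\varepsilon_0$ around the center to itself, and its fixed point is a zero of $G_\Xi$. The zeros are within $2C\varepsilon_0$ of the centers, so the critical values are as close as we like to $c_0,c_1\in\mathrm{int}\,D$, and $c_1-c_0=-2\pi i$.

*Proof of (2).* Let $\varepsilon_0<1$. If $x\in W$, $|z|=R_z$ and $\Xi(x,z)=s\in D$, then $R_z^2=|z^2|\le|s-\mathcal E(x)|+\varepsilon_0$, contradicting the choice of $R_z$. If $x\in\partial W$ and $\Xi(x,z)=s\in D$, then $|z|^2\ge\mathrm{dist}(D,\mathcal E(\partial W))-\varepsilon_0$. So for $\varepsilon_0$ small $|z|$ is bounded away from $0$ on $\partial_h\hat P$, hence so is $\partial_z\Xi$, which is close to $2z$. Since $\partial_h\hat P$ lies in $\partial W\times\{|z|<R_z\}$, which contains the $z$-direction, $\Xi|_{\partial_h\hat P}$ is a submersion. By (1), $\Xi$ itself is a submersion on $\hat P$ away from $p_0,p_1$. The bundle statement is Ehresmann's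 theorem.

*Proof of (3).*

**Step 1: the two circles for $\Xi=\Phi_0$.** For $s\in\mathrm{int}\,I$ let $x^{(i)}(s)\in I_i$ be the points of $J$ over $s$. The fiber in $\hat P$ is $\{z^2=s-\mathcal E(x),\ x\in W\}$, a double cover of the disc $W$ branched over $W\cap\mathcal E^{-1}(s)=\{x^{(1)},x^{(2)},x^{(3)}\}$. Let $a_s$ and $b_s$ be the circles over the subarcs of $J$ from $x^{(1)}$ to $x^{(2)}$ (through $0$) and from $x^{(2)}$ to $x^{(3)}$ (through $2\pi i$). They meet only at $(x^{(2)},0)$. There $z$ is a local coordinate of the fiber, $x-x^{(2)}\sim\mathrm{const}\cdot z^2$, and the two subarcs leave $x^{(2)}$ in opposite directions along the segment $I_2$. So the tangent lines of $a_s$ and $b_s$ in the $z$-coordinate differ by the factor $i$, and the curves cross transversally. Meeting once, both are nonseparating, hence essential.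

**Step 2: they are the vanishing cycles.** The $a_s,b_s$ form continuous families over $\mathrm{int}\,I$, so transport along $I$ carries $a_s$ to $a_{s'}$ and $b_s$ to $b_{s'}$ up to isotopy. As $s\to c_0$ along $I$, the subarc from $x^{(1)}$ to $x^{(2)}$ shrinks to $0$, and $|z|^2=|s-\mathcal E(x)|\to0$ on it. So $a_s$ shrinks to $(0,0)$. For $s$ near $c_0$ it is an essential simple closed curve inside the Morse annulus, hence isotopic to the core $v_{p_0}(s)$. Likewise $b_s$ is isotopic to $v_{p_1}(s)$ for $s$ near $c_1$.

**Step 3: the path for $\Phi_0$.** Fix $s\in\mathrm{int}\,I$. By Picard–Lefschetz, the loops based at $s$ that run along $I$ towards $c_0$, resp. $c_1$, encircle it once positively and return have monodromy $T_{a_s}$, resp. $T_{b_s}$, of the same handedness. By Lemma 1, $T_{a_s}T_{b_s}(a_s)=b_s$. So the path is: from near $c_0$ along $I$ to $s$ (taking $v_{p_0}$ to $a_s$), then the loop around $c_1$ followed by the loop around $c_0$ (taking $a_s$ to $b_s$), then along $I$ to near $c_1$ (taking $b_s$ to $v_{p_1}$). The intersection statement holds for $a_s$ and $b_s$.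

**Step 4: general $\Xi$, by deformation.** Put $\Xi_t=\Phi_0+t(\Xi-\Phi_0)$, $t\in[0,1]$. All $\Xi_t$ satisfy (1) and (2), and their critical points $p_i(t)$ and values $c_i(t)$ depend smoothly on $t$ by the implicit function theorem. By Ehresmann's theorem $(y,t)\mapsto(\Xi_t(y),t)$ is a bundle over $\{(s,t):s\in\mathrm{int}\,D,\ s\ne c_0(t),c_1(t)\}$. By the Morse lemma with parameters there is $\epsilon'>0$ such that the local vanishing cycles form locally constant families over $0<|s-c_i(t)|<\epsilon'$. Take an ambient isotopy $\psi_t$ of $\mathrm{int}\,D$ with $\psi_0=\mathrm{id}$, carrying $c_i(0)$ to $c_i(t)$, and equal to a translation near $c_i(0)$. Let $\eta_0$ be the path of Step 3 with ends close to $c_i(0)$. The pull-back of the bundle under $(\tau,t)\mapsto(\psi_t(\eta_0(\tau)),t)$ is a bundle over a square, hence trivial. So transport along $\psi_1\circ\eta_0$ equals transport back in $t$ over the initial point, then along $\eta_0$, then forward in $t$ over the end point. These three take $v_{p_0(1)}$ to $v_{p_0(0)}$, to $v_{p_1(0)}$, to $v_{p_1(1)}$. The intersection statement is carried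 along in the same way, using the initial piece of $\eta_0$ up to $s$. Finally, the ends can be moved closer to $c_i(\Xi)$ inside punctured discs, where $v_{p_i}$ is preserved. $\square$

Fix $R>0$ with $P^+\subset\{|\mathrm{Re}\,x|\le R,\ |z|\le R\}$. The numbers $R,\varepsilon_0$ and the sets $P,P^+,N,D$ involve no arithmetic and are now fixed.

## 7. The commensurator, and coordinates along the axis of a loxodromic element

Let $\Gamma,K,h$ satisfy (H). Passing to a finite-index subgroup, we assume that $\Gamma$ lies in the image of $U(h,\mathcal O_K)$. Let $f_0:V/\Gamma\to\mathbb C/\Lambda$ be a nonconstant map and $F_0:V\to\mathbb C$ a lift, so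
$$F_0\circ\delta=F_0+\rho_0(\delta)\quad(\delta\in\Gamma),\qquad \rho_0:\Gamma\to\Lambda\ \text{a homomorphism}.$$
Put $\omega_0=dF_0\ne0$. It is $\Gamma$-invariant, so $|\omega_0|\le C_0$ in the invariant metric, for a constant $C_0$. Also $\rho_0\ne0$; otherwise $F_0$ would descend to a compact manifold and be constant.

Let $G_K$ be the image of $U(h,K)$ in $PU(h)$. It contains $\Gamma$. We write $\dagger$ for the $h$-adjoint.

**Lemma 4.** (a) For $b\in G_K$, $b^{-1}\Gamma b\cap\Gamma$ has finite index in $\Gamma$. (b) $G_K$ is dense in $PU(h)$.

*Proof.* (a) Let $\hat b\in U(h,K)$ lift $b$, and choose an integer $n\geq1$ with $n\hat b$, $n\hat b^{-1}$ integral. If $\delta=1+n^2A\in U(h,\mathcal O_K)$ with $A$ integral, then $\hat b\delta\hat b^{-1}=1+(n\hat b)A(n\hat b^{-1})$ is integral. So with $\bar U$ the image of $U(h,\mathcal O_K)$, $b^{-1}\bar Ub\cap\bar U$ contains the image of a congruence subgroup and has finite index in $\bar U$. Since $\Gamma$ has finite index in $\bar U$, $b^{-1}\Gamma b$ has finite index in $b^{-1}\bar Ub$, and the claim follows.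

(b) $K$ is dense in $\mathbb C$: it contains $\mathbb Q$ and a nonzero purely imaginary number. So $M_3(K)$ is dense in $M_3(\mathbb C)$. Applying the projection $Y\mapsto\frac12(Y-Y^\dagger)$, we see that $\{Y\in M_3(K):Y^\dagger=-Y\}$ is dense in $\{Y\in M_3(\mathbb C):Y^\dagger=-Y\}$. Where $\det(1-Y)\ne0$, the Cayley transform $Y\mapsto(1+Y)(1-Y)^{-1}$ is continuous. For $Y^\dagger=-Y$ its value $k$ satisfies $k^\dagger=(1+Y)^{-1}(1-Y)=k^{-1}$ and $k+1=2(1-Y)^{-1}$, and the inverse map is $k\mapsto(k-1)(k+1)^{-1}$. So it maps the skew-adjoint $Y$ with $\det(1-Y)\neq0$ onto the elements of $U(h)$ without eigenvalue $-1$. These are dense in $U(h)$ (multiply by scalars $e^{i\epsilon}$). $\square$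

**The coordinates.** Fix $g\in\Gamma$ with $\rho_0(g)\ne0$. It is nontrivial, hence loxodromic. Let $\hat g\in U(h,\mathcal O_K)$ be a lift, with eigenvalues $\lambda_0,\lambda_1,\bar\lambda_0^{-1}$, $|\lambda_0|>1=|\lambda_1|$, and eigenvectors $v_0,v_1,v_2$ normalized so that
$$h\Bigl(\sum X_iv_i\Bigr)=|X_1|^2-2\,\mathrm{Re}(X_0\bar X_2).$$
On $V=\{h<0\}$ we have $X_2\neq0$ and $w=X_0/X_2$ has $\mathrm{Re}\,w>0$. Put $u=\mathrm{Log}\,w$ and $v=(X_1/X_2)e^{-u/2}$. Since $|e^u|=|w|$,
$$-h/|X_2|^2=2\,\mathrm{Re}\,w-|X_1/X_2|^2=|w|\,(2\cos\mathrm{Im}\,u-|v|^2).$$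
So $V$ is identified with
$$\Omega=\{(u,v):|\mathrm{Im}\,u|<\tfrac\pi2,\ |v|^2<2\cos\mathrm{Im}\,u\}.$$
As $\log|w|$ is pluriharmonic, $-\log(2\cos\mathrm{Im}\,u-|v|^2)$ is a potential of the invariant metric. Its expansion in $v$ begins $-\log(2\cos\mathrm{Im}\,u)+|v|^2/(2\cos\mathrm{Im}\,u)$. Hence
$$|\partial_v|^2=\frac1{2\cos\mathrm{Im}\,u}\quad\text{at }(u,0). \tag{2}$$

The group $T=\{\mathrm{diag}(re^{i\psi},1,r^{-1}e^{i\psi})\}$, $r>0$, in the basis $v_0,v_1,v_2$, acts by
$$c_{\tau,\varphi}(u,v)=(u+\tau,e^{i\varphi}v),\qquad\tau=2\log r,\ \varphi=-\psi:$$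
indeed $w\mapsto r^2w$, $X_1/X_2\mapsto re^{-i\psi}X_1/X_2$ and $e^{-u/2}\mapsto r^{-1}e^{-u/2}$. Dividing $\hat g$ by $\lambda_1$, and using $|\lambda_1|=1$, we get $g=c_{L,\theta}$ with $L>0$ and $\theta\in\mathbb R$.

**Lemma 5.** $T_K:=T\cap G_K$ is dense in $T$.

*Proof.* The algebra $A=K[\hat g]$ is commutative and $\dagger$-stable, since $\hat g^\dagger=\hat g^{-1}\in A$ by Cayley–Hamilton. The eigenvalues of $\hat g$ are distinct, so $\mathbb C[\hat g]$ is the algebra of all matrices diagonal in $(v_0,v_1,v_2)$, and $A$ is dense in it. From the form of $h$, $\mathrm{diag}(y_0,y_1,y_2)^\dagger=\mathrm{diag}(\bar y_2,\bar y_1,\bar y_0)$. For invertible $y\in A$ put $k=y(y^\dagger)^{-1}\in A$. Then $kk^\dagger=y(y^\dagger)^{-1}y^{-1}y^\dagger=1$ by commutativity, so $k\in U(h,K)$. A diagonal element of $U(h)$ has middle entry of modulus one; dividing by it we see that the class of $k$ is in $T$. The map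
$$y\mapsto y(y^\dagger)^{-1}=\mathrm{diag}(y_0/\bar y_2,\ y_1/\bar y_1,\ y_2/\bar y_0)$$
is continuous and takes $\mathrm{diag}(re^{i\psi},1,1)$ to $\mathrm{diag}(re^{i\psi},1,r^{-1}e^{i\psi})$. So it maps the invertible diagonal matrices onto $T$ modulo scalars. The invertible elements of $A$ are dense among them, and density follows. $\square$

## 8. Frequencies of the translates of $F_0$

For $b\in PU(h)$ write $F_b=F_0\circ b=\sum_{n\ge0}A^b_n(u)v^n$ with $A^b_n$ holomorphic on the strip $|\mathrm{Im}\,u|<\pi/2$; this is possible because for fixed $u$ the variable $v$ ranges over a disc around $0$.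

Let $b\in G_K$. By Lemma 4(a) there is $M\ge1$ with $bg^Mb^{-1}\in\Gamma$. Then $F_b\circ g^M=F_0\circ(bg^Mb^{-1})\circ b=F_b+\mathrm{const}$. Comparing coefficients of $v^n$, $n\ge1$, gives $A_n^b(u+ML)e^{inM\theta}=A_n^b(u)$. So $A_n^b(u)e^{in\theta u/L}$ has period $ML$ and
$$A_n^b(u)=\sum_\kappa\alpha^b_{n,\kappa}e^{i\kappa u},\qquad e^{i(\kappa ML+nM\theta)}=1, \tag{3}$$
converging locally uniformly on the strip. Let $\mathrm{Sp}_n(b)=\{\kappa\in\mathbb R:\alpha^b_{n,\kappa}\ne0\}$. It does not depend on $M$, since $\alpha^b_{n,\kappa}=\lim_{t\to\infty}\frac1t\int_0^tA_n^b(u)e^{-i\kappa u}\,du$.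

**Lemma 6.** $\bigcup_{b\in G_K}\mathrm{Sp}_1(b)$ is unbounded.

*Proof.* Suppose it lies in $[-\kappa_0,\kappa_0]$, $\kappa_0\geq0$.

**Step 1: bound $A_1^b$ on the whole strip.** Let $b\in G_K$. By (3) the frequencies lie in a discrete set, so $A_1^b$ is a finite exponential sum and is entire. For real $u$, (2) gives $|A_1^b(u)|=|\omega_0(b_*\partial_v)|\le C_0/\sqrt2$. The function $e^{i\kappa_0u}A_1^b$ has only frequencies $\ge0$, so it is bounded in the upper half-plane. By Phragmén–Lindelöf it is bounded there by $C_0/\sqrt2$. So $|A_1^b(u)|\le\frac{C_0}{\sqrt2}e^{\kappa_0\mathrm{Im}\,u}$ there. The lower half-plane is handled in the same way with $e^{-i\kappa_0u}A_1^b$. Hence $|A_1^b|\le C_1:=C_0e^{\kappa_0\pi/2}$ on $|\mathrm{Im}\,u|<\pi/2$.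

**Step 2: pass to all $b$ and let the point go to the boundary.** By density of $G_K$ and continuity in $b$, this bound holds for all $b\in PU(h)$. By (2) the vector $e_u=\sqrt{2\cos\mathrm{Im}\,u}\;\partial_v$ at $(u,0)$ is a unit vector, and $|\omega_0(b_*e_u)|\le C_1\sqrt{2\cos\mathrm{Im}\,u}$ for all $b$. Since $PU(h)$ is transitive on unit $(1,0)$-vectors, $|\omega_0(\xi)|\le C_1\sqrt{2\cos\mathrm{Im}\,u}$ for every unit vector $\xi$ and every $u$. Letting $\mathrm{Im}\,u\to\pi/2$ gives $\omega_0=0$, a contradiction. $\square$

**Lemma 7.** $\mathrm{Sp}_2(b)\neq\emptyset$ for some $b\in G_K$.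

*Proof.* Otherwise $A_2^b\equiv0$ for all $b\in G_K$, and by density $\partial_v^2F_b(0,0)=0$ for all $b\in PU(h)$. The disc $\{u=0\}$ consists of the points $X_0=X_2$; it is the complex geodesic given by the plane $\langle v_1,v_0+v_2\rangle$, with coordinate $\zeta=v/\sqrt2$ in the unit disc. The group $SU(1,1)$ of this plane, extended trivially to its orthogonal complement $\langle v_0-v_2\rangle$, induces all Möbius transformations of $\zeta$. Fix $b$ and put $\phi(\zeta)=F_b(0,\sqrt2\,\zeta)$. Replacing $b$ by $b$ times such elements we get $(\phi\circ m_a)''(0)=0$ for $m_a(\zeta)=\frac{\zeta+a}{1+\bar a\zeta}$, $|a|<1$. Here $m_a(0)=a$, $m_a'(0)=1-|a|^2$ and $m_a''(0)=-2\bar a(1-|a|^2)$. So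
$$(1-|a|^2)\,\phi''(a)=2\bar a\,\phi'(a)\qquad(|a|<1).$$
Applying $\partial_{\bar a}$ gives $-a\phi''(a)=2\phi'(a)$. Substituting the first equation, $\phi'(a)\bigl(1+\frac{|a|^2}{1-|a|^2}\bigr)=0$, so $\phi'\equiv0$. Hence $\omega_0(b_*\partial_v)=0$ at $(0,0)$ for all $b$, and by transitivity $\omega_0=0$, a contradiction. $\square$

## 9. The model as a limit of rational combinations of translates

By Lemma 7 fix $b_2\in G_K$ and $\kappa_2\in\mathrm{Sp}_2(b_2)$. By Lemma 6 choose $b_1\in G_K$ and $\kappa_1\in\mathrm{Sp}_1(b_1)$ such that $\kappa:=2\kappa_1-\kappa_2$ satisfies $|\kappa|\pi/4>R$. Choose $M\ge1$ with $b_ng^Mb_n^{-1}\in\Gamma$ for $n=1,2$.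

**Step 1: averages isolate the three terms of (1).** Write $\langle\cdot\rangle=\frac1{2\pi ML}\int_0^{ML}\!\int_0^{2\pi}\cdot\;d\varphi\,d\tau$.

First, $\langle F_0\circ c_{\tau,\varphi}\rangle=\frac1{ML}\int_0^{ML}A_0(u+\tau)\,d\tau$ with $A_0(u)=F_0(u,0)$, since the $\varphi$-average kills $v^n$ for $n\ge1$. Its $u$-derivative is
$$\frac{A_0(u+ML)-A_0(u)}{ML}=\frac{M\rho_0(g)}{ML}=\frac{\rho_0(g)}L=:c\ne0 .$$
So the average equals $cu+\mathrm{const}$. Second, for $n=1,2$ and $\lambda\in\mathbb C$,
$$\bigl\langle2\,\mathrm{Re}\bigl(\lambda e^{-i(\kappa_n\tau+n\varphi)}\bigr)\,F_{b_n}\circ c_{\tau,\varphi}\bigr\rangle=\lambda\,\alpha^{b_n}_{n,\kappa_n}e^{i\kappa_nu}v^n .$$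
Indeed $F_{b_n}\circ c_{\tau,\varphi}=\sum_{m\ge0}A_m^{b_n}(u+\tau)e^{im\varphi}v^m$. The term $\lambda e^{-i(\kappa_n\tau+n\varphi)}$ extracts $m=n$ and then, since by (3) the frequencies of $A_n^{b_n}$ differ by multiples of $2\pi/ML$, the $\kappa_n$-th Fourier term. The conjugate term contains $e^{i(m+n)\varphi}$ with $m+n\ge1$ and integrates to $0$. The weights are real, although $\lambda$ is an arbitrary complex number.

Since $\alpha^{b_n}_{n,\kappa_n}\ne0$, for all $\beta,\beta'\in\mathbb C$ the function $\Phi$ of (1) is, modulo constants, a locally uniform limit on $V$ of finite sums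
$$\sum_\sigma r_\sigma F_0\circ\sigma,\qquad r_\sigma\in\mathbb Q,\quad\sigma=bt,\ b\in\{1,b_1,b_2\},\ t\in T_K. \tag{4}$$
One uses Riemann sums with nodes in $T_K$, which is dense in $T$ (Lemma 5), and rational approximations of the real weights. Each sum (4) is $g^M$-equivariant up to an additive constant, since $g$ commutes with $t$:
$$F_0\circ bt\circ g^M=F_0\circ(bg^Mb^{-1})\circ bt=F_0\circ bt+\mathrm{const}.$$

**Step 2: bring $\Phi$ to the form $C_*\Phi_0$.** Put $x=i\kappa u$ and $C_*=ic/\kappa\ne0$, so $cu=-C_*x$. Take $\beta>0$ and $\beta'=2\beta^{1/2}(-C_*)^{1/2}$ (fixed square roots). Completing the square,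
$$\beta e^{i\kappa_2u}v^2+\beta'e^{i\kappa_1u}v=\Bigl(\beta^{1/2}e^{i\kappa_2u/2}v+(-C_*)^{1/2}e^{i(\kappa_1-\kappa_2/2)u}\Bigr)^2+C_*e^{i\kappa u}.$$
So
$$\Phi=C_*(e^x-x+z^2),\qquad z=\beta^{1/2}C_*^{-1/2}e^{i\kappa_2u/2}\Bigl(v+\beta^{-1/2}(-C_*)^{1/2}e^{i(\kappa_1-\kappa_2)u}\Bigr).$$
Conversely $u=x/(i\kappa)$ and
$$v=\beta^{-1/2}\Bigl(C_*^{1/2}e^{-i\kappa_2u/2}z-(-C_*)^{1/2}e^{i(\kappa_1-\kappa_2)u}\Bigr).$$

**Step 3: the window fits into the ball.** Choose $R'>R$ with $R'/|\kappa|<\pi/4$. For $|\mathrm{Re}\,x|\le R'$ we have $|\mathrm{Im}\,u|\le R'/|\kappa|<\pi/4$, so $2\cos\mathrm{Im}\,u>1$. The moduli of the exponentials depend only on $\mathrm{Im}\,u$ and are bounded. So for $\beta$ large, fixed from now on, $|v|<1$ whenever $|\mathrm{Re}\,x|\le R'$ and $|z|\le R'$. Hence $(x,z)\mapsto(u,v)$ defines an injective holomorphic map $\Psi$ from a neighborhood of $\{|\mathrm{Re}\,x|\le R,\ |z|\le R\}$ into $\Omega=V$ with $\Phi\circ\Psi=C_*\Phi_0$.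

**Step 4: the action of $g^M$.** From (3), $\kappa_1ML+M\theta\in2\pi\mathbb Z$ and $\kappa_2ML+2M\theta\in2\pi\mathbb Z$. So $\kappa ML=2\kappa_1ML-\kappa_2ML=2\pi k$ with $k\in\mathbb Z$, and $k\neq0$ as $\kappa\ne0$. Also $(\kappa_1-\kappa_2)ML\equiv M\theta$ modulo $2\pi$. The element $g^M$ is $(u,v)\mapsto(u+ML,e^{iM\theta}v)$. So it multiplies the large bracket in $z$ by $e^{iM\theta}$, and acts by $(x,z)\mapsto(x+2\pi ik,\,e^{i(\kappa_2ML/2+M\theta)}z)$. Modulo $2\pi$, $\kappa_2ML/2+M\theta\equiv\kappa_2ML/2+(\kappa_1-\kappa_2)ML=\kappa ML/2=\pi k$. So the factor is $(-1)^k$. Let $g_1=g^{\pm M}\in\Gamma$ be the one that acts by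
$$(x,z)\mapsto(x+2\pi i|k|,\,(-1)^kz).$$
For $j\in\mathbb Z$ let $P_j=\Psi(P+(2\pi ij,0))$, and define $P_j^+$ likewise from $P^+$. As $P,P^+$ are invariant under $z\mapsto-z$, we have $g_1P_j=P_{j+|k|}$ and $g_1P_j^+=P^+_{j+|k|}$.

**Step 5: one sum that works in all windows.** By Step 1 choose a finite sum $\tilde F=\sum_{\sigma\in S_1}r^0_\sigma F_0\circ\sigma$ of the form (4) with $|C_*^{-1}\tilde F-\mathrm{const}-C_*^{-1}\Phi|<\varepsilon_0/2$ on the compact set $\bigcup_{0\le j<|k|}P_j^+$. Recall that $\Phi_0(x+2\pi ij,z)=\Phi_0(x,z)-2\pi ij$ and that $\Phi_0$ is even in $z$. Since $\tilde F$ is $g_1$-equivariant up to constants, for *every* $j\in\mathbb Z$ there is a constant with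
$$\sup_{(x,z)\in P^+}\bigl|C_*^{-1}\tilde F(\Psi(x+2\pi ij,z))-\mathrm{const}_j-\Phi_0(x,z)\bigr|<\varepsilon_0/2 .\tag{5}$$
Indeed, write $j=j_0+n|k|$ with $0\le j_0<|k|$ and apply $g_1^n$.

## 10. From the approximating sum to a Lefschetz fibration

We now have a function with the right local shape. It remains to make all of its critical points nondegenerate, to keep its periods discrete, and to choose the lattice.

**Step 1: enough translates to generate $T^*V$.** There is a finite $S_2\subset G_K$ such that $\{\sigma^*\omega_0(x)\}_{\sigma\in S_2}$ spans $T_x^*V$ for all $x\in V$. For fixed $x$, the span of $\sigma^*\omega_0(x)$, $\sigma\in G_K$, contains by density all $\sigma^*\omega_0(x)$, $\sigma\in PU(h)$. The span of the latter is nonzero, since $\omega_0\ne0$ and $PU(h)$ is transitive. It is invariant under the stabilizer $U(2)$ of $x$, which acts irreducibly, so it is $T_x^*V$. Spanning is an open condition in $x$, so by compactness a finite $S'\subset G_K$ works over a compact fundamental domain of $\Gamma$. Let $\Gamma'\subset\Gamma$ be of finite index and contained in $\bigcap_{\sigma\in S'}\sigma^{-1}\Gamma\sigma$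 (Lemma 4(a)). For $\delta\in\Gamma$ the form $(\sigma\delta)^*\omega_0=\delta^*\sigma^*\omega_0$ depends only on $\sigma\in S'$ and the coset $\Gamma'\delta$, because $\sigma^*\omega_0$ is $\sigma^{-1}\Gamma\sigma$-invariant. For arbitrary $x$, choose $\delta\in\Gamma$ with $\delta x$ in the fundamental domain; then the forms $(\sigma\delta)^*\omega_0$, $\sigma\in S'$, span at $x$. So $S_2=S'\mathcal R$ works, with $\mathcal R$ a finite set of representatives of $\Gamma'\backslash\Gamma$.

**Step 2: the lattice $\Gamma_1$.** Let $S=S_1\cup S_2$. Only finitely many $\delta\in\Gamma\setminus\{1\}$ satisfy $\delta P_j^+\cap P_j^+\ne\emptyset$ for some $0\le j<|k|$. By residual finiteness there is a finite-index normal subgroup $\Gamma_1\lhd\Gamma$ with $\Gamma_1\subset\bigcap_{\sigma\in S}\sigma^{-1}\Gamma\sigma$ and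
$$\delta P_j^+\cap P_j^+=\emptyset\qquad(\delta\in\Gamma_1\setminus\{1\}) \tag{6}$$
for $0\le j<|k|$. Since $g_1\in\Gamma$ normalizes $\Gamma_1$ and $g_1P_j^+=P_{j+|k|}^+$, (6) holds for all $j\in\mathbb Z$. Let $X_1=V/\Gamma_1$, a compact ball quotient commensurable with the lattice we started from. Choose $m\ge1$ with $g_1^m\in\Gamma_1$, and put $J_0=|k|m$.

**Step 3: rational coefficients with only nondegenerate zeros.** For $r\in\mathbb C^S$ let $F_r=\sum_{\sigma\in S}r_\sigma F_0\circ\sigma$. For $\delta\in\Gamma_1$, $F_0\circ\sigma\circ\delta=F_0\circ\sigma+\rho_0(\sigma\delta\sigma^{-1})$. So $dF_r$ is a holomorphic 1-form on $X_1$. Let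
$$\mathcal I=\{(x,r)\in X_1\times\mathbb C^S:dF_r(x)=0\}.$$
By Step 1, $(x,r)\mapsto dF_r(x)$ is a surjection from the trivial bundle $X_1\times\mathbb C^S$ onto $\Omega^1_{X_1}$. Its kernel bundle $\mathcal I$ is smooth of dimension $2+(|S|-2)=|S|$. The projection $\mathcal I\to\mathbb C^S$ is proper, as $X_1$ is compact. The kernel of its differential at $(x,r)$ consists of the $(\xi,0)$ tangent to $\mathcal I$, that is, of the $\xi$ in the kernel of the Hessian of $F_r$ at $x$. So the projection is a local isomorphism there if and only if that Hessian is nondegenerate. Therefore the set of $r$ for which $dF_r$ has a degenerate zero is the image of an analytic set under a proper map, hence analytic (Remmert), and it has measure zero (Sard). It is a closed proper analytic subset of $\mathbb C^S$. It contains no nonempty open subset of $\mathbb R^S$: holomorphic functions vanishing on an open subset of $\mathbb R^S$ vanish nearby in $\mathbb C^S$, and then the set would contain an open subset of $\mathbb C^S$. Hence there is $r\in\mathbb Q^S$ outside it, arbitrarily close to $r^0$ (extended by $0$ to $S$).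 Choose it so close that for $F:=F_r$ and $0\le j\le J_0$ the function
$$\Xi_j(x,z):=C_*^{-1}F(\Psi(x+2\pi ij,z))-\mathrm{const}_j\quad\text{satisfies}\quad\sup_{P^+}|\Xi_j-\Phi_0|<\varepsilon_0. \tag{7}$$
This is possible by (5), because only finitely many compact sets are involved.

**Step 4: the map to an elliptic curve.** For $\delta\in\Gamma_1$ we have $F\circ\delta=F+\rho(\delta)$ with $\rho(\delta)=\sum_\sigma r_\sigma\rho_0(\sigma\delta\sigma^{-1})\in\frac1Q\Lambda$, where $Q$ is a common denominator of the $r_\sigma$. Here rationality is used: $\Lambda_1=\rho(\Gamma_1)$ is discrete. Let $K_1=\ker\rho\subset\Gamma_1$. By (7) and Lemma 3(1), $F$ is nonconstant. So $X_1\to\mathbb C/\Lambda_1$ is a nonconstant, hence open, holomorphic map from a compact manifold. Its image is open and compact. Therefore $\mathcal B:=\mathbb C/\Lambda_1$ is compact, that is, an elliptic curve, and the map $f:X_1\to\mathcal B$ is surjective. Its critical points are the zeros of $dF$, all nondegenerate by Step 3. Thus $f$ is a holomorphic Lefschetz fibration.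

**Step 5: the covering $Y$.** Let $Y=V/K_1$. The map $Y\to X_1\times_{\mathcal B}\mathbb C$, $[x]\mapsto([x],F(x))$, is a $\Lambda_1$-equivariant map over $X_1$ between two $\Lambda_1$-coverings of $X_1$, hence an isomorphism. So $F:Y\to\mathbb C$ is proper, and $f^{-1}([s])=F^{-1}(s)$.

**Step 6: fibers are connected.** Let $Y\to B'\to\mathbb C$ be the Stein factorization of $F$. A ramification point of $B'\to\mathbb C$ would make every point of the fiber of $Y\to B'$ over it critical for $F$, while critical points are isolated. So $B'\to\mathbb C$ is a connected finite unramified covering, hence an isomorphism.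

**Step 7: the genus is at least $2$.** If a smooth fiber had genus $\le1$, its universal cover, $\mathbb P^1$ or $\mathbb C$, would map holomorphically and nonconstantly to the bounded domain $V$, which is impossible.

## 11. The loop that fixes a vanishing cycle: proof of Theorem A

Let $Z\subset\mathbb C$ be the set of critical values of $F:Y\to\mathbb C$. It is the preimage of the finite set of critical values of $f$. So it is closed, discrete and $\Lambda_1$-invariant, and $\mathcal B^\circ=(\mathbb C\setminus Z)/\Lambda_1$.

**Step 1: the chain of critical points.** By (7) and Lemma 3(1), for $0\le j\le J_0$ the function $F$ on $V$ has a unique critical point $q_j$ in $\Psi((2\pi ij,0)+N)$. For $j<J_0$ the only critical points of $F$ in $P_j$ are $q_j$ and $q_{j+1}$. Since $g_1^m\in\Gamma_1$, it preserves the critical points of $F$. It maps $\Psi(N)$ onto $\Psi((2\pi iJ_0,0)+N)$, as $N$ is invariant under $z\mapsto-z$. So $q_{J_0}=g_1^mq_0$.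

**Step 2: the period is nonzero.** With $\lambda:=\rho(g_1^m)$,
$$C_*^{-1}\lambda=C_*^{-1}\bigl(F(q_{J_0})-F(q_0)\bigr)=\sum_{j<J_0}C_*^{-1}\bigl(F(q_{j+1})-F(q_j)\bigr).$$
By Lemma 3(1) for $\Xi_j$, each summand lies in $\{|\xi+2\pi i|<1\}$ and so has negative imaginary part. Hence $\lambda\ne0$.

**Step 3: one link.** Let $0\le j<J_0$. By (6) the window $P_j$ embeds in $Y$. Let $D_j=C_*(D+\mathrm{const}_j)$ and $\hat P_j=P_j\cap F^{-1}(D_j)\subset Y$. This is the set $\hat P$ of Lemma 3 for $\Xi_j$. Lemma 3(3) gives a path in $\mathrm{int}\,D_j\setminus\{F(q_j),F(q_{j+1})\}$ from near $F(q_j)$ to near $F(q_{j+1})$ along which transport in $\hat P_j$ takes $v_{q_j}$ to $v_{q_{j+1}}$. We take its ends in small discs around $F(q_j)$, $F(q_{j+1})$ containing no other point of $Z$.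

The path may run through other points of $Z$, coming from critical points of $F$ over $D_j$ outside $P_j$. Since $\hat P_j$ is a bundle over $\mathrm{int}\,D_j\setminus\{F(q_j),F(q_{j+1})\}$, transport in $\hat P_j$ depends, up to isotopy, only on the homotopy class of the path there. So we may homotope the path, rel endpoints, to avoid the finite set $Z\cap D_j$. Call the result $\eta_j\subset\mathbb C\setminus Z$.

Over $\mathrm{int}\,D_j\setminus Z$, $F$ is a proper submersion on $Y$, and so is its restriction to the hypersurface $\partial_h\hat P_j$ (Lemma 3(2)). By compatible transport (Definition 4), transport along $\eta_j$ in the closed fibers of $Y$ can be chosen to restrict to transport in $\hat P_j$. So it takes $v_{q_j}$ to $v_{q_{j+1}}$ up to isotopy. Critical points of $F$ outside $P_j$ do not affect transport inside $\hat P_j$, and critical points with equal critical values cause no difficulty.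

**Step 4: join the links.** The cycle $v_{q_{j+1}}$ depends only on the germ of $F$ at $q_{j+1}$, so it is the same for the windows $P_j$ and $P_{j+1}$. Concatenate $\eta_0,\dots,\eta_{J_0-1}$, joining consecutive ends inside small punctured discs around $F(q_j)$ free of $Z$, where $v_{q_j}$ is preserved. Adjust the last end in the same way. This gives a path $\eta\subset\mathbb C\setminus Z$ from a point $s_0$ near $F(q_0)$ to $s_0+\lambda$ near $F(q_{J_0})=F(q_0)+\lambda$, whose transport takes $v_{q_0}(s_0)$ to $v_{q_{J_0}}(s_0+\lambda)$.

**Step 5: close up the loop.** The deck transformation of $Y$ induced by $g_1^m$ covers translation by $\lambda$. Since $g_1^mq_0=q_{J_0}$, it takes $v_{q_0}(s_0)$ to $v_{q_{J_0}}(s_0+\lambda)$. The image of $\eta$ in $\mathcal B^\circ$ is a loop $\gamma$ based at $[s_0]$. Its monodromy on $f^{-1}([s_0])=F^{-1}(s_0)$ is, up to the inversion convention, transport along $\eta$ followed by $(g_1^m)^{-1}$. So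
$$\mu(\gamma)\ \text{fixes the isotopy class of}\ v_{q_0}(s_0).$$

**Step 6: the fixed curve is nonseparating.** By the last statement of Lemma 3(3), applied in $\hat P_0$ with the path again moved off $Z$, some transport of $v_{q_0}$ meets a simple closed curve exactly once, transversally. So this transport is nonseparating in its closed fiber, and hence so is $v_{q_0}(s_0)$. In particular it is essential.

**Step 7: conclusion.** The image of $\gamma$ in $\pi_1(\mathcal B)=\Lambda_1$ is $\lambda\ne0$. Thus $\mu(\gamma)$ is reducible and not pseudo-Anosov, although $\gamma$ has nontrivial image in $\pi_1(\mathcal B)$. We started from an arbitrary lattice satisfying (H), and $\Gamma_1$ is commensurable with it. The Cartwright–Steger lattice satisfies (H), so such lattices exist. This proves Theorem A and disproves the conjecture. $\blacksquare$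

## 12. Finite coverings: proof of Theorem C

Let $\pi:X_2\to X$ be a finite connected unramified covering and $X_2\xrightarrow{f_2}\mathcal B_2\xrightarrow{\nu}\mathcal B$ the Stein factorization of $f\circ\pi$.

**Step 1: $f_2$ is a fibration of the type in the conjecture.** The surface $X_2$ is a compact ball quotient. As $\pi$ is a local isomorphism, the critical points of $f\circ\pi$ are isolated and nondegenerate. At a ramification point of $\nu$ every point of the fiber of $f_2$ would be critical for $f\circ\pi$; so $\nu$ is unramified. Hence $\chi(\mathcal B_2)=\deg(\nu)\chi(\mathcal B)\le0$, so $\mathcal B_2$ has positive genus. Locally $f_2$ is $f\circ\pi$ followed by a local inverse of $\nu$, so $f_2$ is a Lefschetz fibration, with connected fibers. A regular fiber $\Sigma_2$ of $f_2$ over a point of $\nu^{-1}(\mathcal B^\circ)$ is a component of the preimage of a fiber $\Sigma$ of $f$. So it covers $\Sigma$ and has genus $\ge2$.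

**Step 2: lift the loop.** Let $\gamma$ have nontrivial image in $\pi_1(\mathcal B)$ with $\mu(\gamma)$ not pseudo-Anosov. By Theorem B it is not periodic, so some power $\mu(\gamma)^n$, $n\geq 1$, fixes a nonempty essential multicurve $\mathcal C\subset\Sigma$. As $\nu^{-1}(\mathcal B^\circ)\to\mathcal B^\circ$ is a finite covering, some $\gamma^d$, with $d\ge1$ a multiple of $n$, lifts to a loop $\gamma_2$ in $\nu^{-1}(\mathcal B^\circ)\subset\mathcal B_2^\circ$. Its image in $\pi_1(\mathcal B_2)$ is nontrivial, since it maps to the $d$-th power of the nontrivial image of $\gamma$ in the torsion-free group $\pi_1(\mathcal B)$.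

**Step 3: lift the multicurve.** Pull back the connection from $X$ to $X_2$. Then the monodromy of $\gamma_2$ on $\Sigma_2$ lifts that of $\gamma^d$ on $\Sigma$, and isotopies of the latter lift. Since $\mu(\gamma)^d$ has a representative preserving $\mathcal C$, the monodromy of $\gamma_2$ has a representative preserving the preimage of $\mathcal C$ in $\Sigma_2$. The components of this preimage are essential: if one were null-homotopic, a positive power of a component of $\mathcal C$ would be trivial in the torsion-free group $\pi_1(\Sigma)$. Identifying parallel components gives a preserved nonempty essential multicurve. So the monodromy of $\gamma_2$ is reducible, and $f_2$ violates the conjecture.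

**Step 4: large Euler characteristic.** Start with a counterexample $X$, which exists by Theorem A. The group $\pi_1(X)$ is residually finite and infinite, so $X$ has connected coverings of arbitrarily large finite degree, and $\chi(X_2)=\deg(\pi)\,\chi(X)$ with $\chi(X)>0$. $\blacksquare$
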